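# Weak identities of the Witt algebra inside the first Weyl algebra

## Theorems A, B and C: substituting Lie polynomials into $\mathrm{st}_3$

Let $\Bbbk$ be a field of characteristic $0$. The first Weyl algebra $\mathsf A_1$ is the associative algebra generated by $\mathsf x_1,\mathsf y_1$ subject to $\mathsf y_1\mathsf x_1-\mathsf x_1\mathsf y_1=1$. The Witt Lie algebra $\mathsf W_1=\mathrm{Der}(\Bbbk[t])$ of polynomial vector fields on the line embeds into $\mathsf A_1$, with the commutator bracket, as the span of the elements $\mathsf x_1^k\mathsf y_1$, $k\ge0$. Let $\Bbbk\langle X\rangle$ be the free associative algebra on $X=\{x_1,x_2,\dots\}$, and let $\mathrm{Lie}(X)\subset\Bbbk\langle X\rangle$ be the Lie subalgebra generated by $X$ under the commutator, that is, the free Lie algebra. Its elements are the Lie polynomials. An element $f(x_1,\dots,x_n)\in\Bbbk\langle X\rangle$ is a *weak identity* of the pair $(\mathsf A_1,\mathsf W_1)$ if $f(w_1,\dots,w_n)=0$ in $\mathsf A_1$ for all $w_1,\dots,w_n\in\mathsf W_1$. The weak identities form a two-sided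 ideal. Put
$$\mathrm{st}_3(a_1,a_2,a_3)=\sum_{\sigma\in S_3}(-1)^\sigma a_{\sigma(1)}a_{\sigma(2)}a_{\sigma(3)}.$$

**Theorem A.** The ideal of weak identities of $(\mathsf A_1,\mathsf W_1)$ equals the two-sided ideal $J$ of $\Bbbk\langle X\rangle$ generated by all $\mathrm{st}_3(f_1,f_2,f_3)$ with $f_1,f_2,f_3\in\mathrm{Lie}(X)$.

This answers, in the positive, a question from Vladimir Dotsenko and Artem Lopatin, "Young's lattice, invariant ideals, and weak identities", arXiv:2610.36638 (2026). The same proof determines the Lie identities of $\mathsf W_1$, that is, the Lie polynomials vanishing on $\mathsf W_1$. Put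
$$\mathrm{St}(p_1,p_2,p_3,p_4;q)=\sum_{\sigma\in S_4}(-1)^\sigma[p_{\sigma(1)},[p_{\sigma(2)},[p_{\sigma(3)},[p_{\sigma(4)},q]]]].\tag{1}$$
An ideal of $\mathrm{Lie}(X)$ is *fully invariant* if it is stable under all endomorphisms of $\mathrm{Lie}(X)$, that is, under all substitutions of Lie polynomials for letters.

**Theorem B.** The ideal of identities of the Lie algebra $\mathsf W_1$ in $\mathrm{Lie}(X)$ is the fully invariant ideal generated by $\mathrm{St}(x_1,x_2,x_3,x_4;x_5)$.

A supplement says that the Lie substitutions in Theorem A cannot be weakened to linear ones.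

**Theorem C.** For no $D$ is the ideal of weak identities generated, as a two-sided ideal closed under linear substitutions of variables, by weak identities of degree $\le D$.

To unpack Theorem A, read $\mathsf A_1$ as the algebra of differential operators on the line, with $\mathsf y_1=\partial$ and $\mathsf W_1=\Bbbk[\mathsf x_1]\partial$. We multiply vector fields as operators, and we ask which noncommutative polynomials vanish on vector fields. The word "weak" says that only vector fields are substituted. It matters: on $\mathsf A_1$ itself $\mathrm{st}_3$ does not vanish, since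
$$\mathrm{st}_3(1,\mathsf x_1,\mathsf y_1)=1\cdot[\mathsf x_1,\mathsf y_1]+\mathsf x_1[\mathsf y_1,1]+\mathsf y_1[1,\mathsf x_1]=-1 .$$
As $\mathsf W_1$ is closed under brackets, Lie polynomials may be substituted into a weak identity. Other polynomials may not. For example, $\mathrm{st}_3(x_1^2,x_2,x_3)$ is not a weak identity, because at $x_1,x_2\mapsto\partial$, $x_3\mapsto\mathsf x_1\partial$ it takes the value
$$\partial^2[\partial,\mathsf x_1\partial]+\partial[\mathsf x_1\partial,\partial^2]+\mathsf x_1\partial[\partial^2,\partial]=\partial^3-2\partial^3=-\partial^3 .$$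
So $J$ is the smallest candidate that contains $\mathrm{st}_3$ and respects the permitted substitutions, and Theorem A says that nothing else vanishes.

## Generic vector fields, and all weak identities of degree at most three

"Vanishing for all vector fields" becomes one computation if the coefficients are indeterminates. Let
$$C=\Bbbk[u_x^{(j)}:x\in X,\ j\ge0],\qquad (u_x^{(j)})'=u_x^{(j+1)},\qquad u_x=u_x^{(0)},$$
a polynomial ring with a derivation, and let $C[\partial]$ be the algebra of differential operators over it, with $\partial f=f\partial+f'$. Give $C$ the Lie bracket $\{f,g\}=fg'-f'g$. Then $[f\partial,g\partial]=\{f,g\}\partial$.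

**Lemma 1.** An element $f\in\Bbbk\langle X\rangle$ is a weak identity if and only if it vanishes in $C[\partial]$ under $x\mapsto u_x\partial$. A Lie polynomial is an identity of $\mathsf W_1$ if and only if it vanishes under the Lie homomorphism $\pi:\mathrm{Lie}(X)\to C$, $x\mapsto u_x$.

**Proof.** Any choice of polynomials $u_x\in\Bbbk[\mathsf x_1]$ gives a homomorphism $C\to\Bbbk[\mathsf x_1]$ commuting with the derivations, hence a homomorphism $C[\partial]\to\mathsf A_1$. So vanishing in $C[\partial]$ implies vanishing on $\mathsf W_1$. Conversely, suppose that $f(u_x\partial)=\sum_bc_b\partial^b$ with some $c_b\ne0$. The polynomial $c_b$ involves finitely many variables $u_x^{(j)}$. As $\Bbbk$ is infinite, there are values of these variables at which $c_b\neq0$; as the characteristic is $0$, there are polynomials $u_x\in\Bbbk[\mathsf x_1]$ whose derivatives at $\mathsf x_1=0$ take these values. For this choice the coefficient of $\partial^b$ is nonzero at $\mathsf x_1=0$, so $f$ is not a weak identity. A Lie polynomial $f$ goes to $\pi(f)\partial$,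 which gives the second statement. $\square$

From now on "$\sum_{cyc}$" is the sum over the cyclic permutations of the three named elements. Grouping the six terms of $\mathrm{st}_3$ by the first letter gives
$$\mathrm{st}_3(a,b,c)=\sum_{cyc}a[b,c].\tag{2}$$
For elements of $C$ we have
$$\sum_{cyc}f(gh'-g'h)=0,\qquad \sum_{cyc}f(gh''-g''h)=0,\tag{3}$$
because each sum is the expansion of a $3\times3$ determinant with two equal rows $(f,g,h)$. Therefore $\mathrm{st}_3$ is a weak identity:
$$\sum_{cyc}f\partial\,\{g,h\}\partial=\sum_{cyc}f(gh'-g'h)\,\partial^2+\sum_{cyc}f(gh''-g''h)\,\partial=0 .$$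
Hence $J$ is contained in the ideal of weak identities. The converse is the whole problem.

We shall work with multilinear elements only. A *linear substitution* sends each letter to a linear combination of letters. The *full linearization* of a multihomogeneous $f$ of degree $d_i$ in $x_i$ is the component, linear in each $x_{ij}$, of the element obtained from $f$ by $x_i\mapsto x_{i1}+\dots+x_{id_i}$ with distinct letters $x_{ij}$. For instance, $x^2y$ gives $x_1x_2y+x_2x_1y$.

**Lemma 2.** Two subspaces $U,U'$ of $\Bbbk\langle X\rangle$ (or of $\mathrm{Lie}(X)$) that are stable under linear substitutions coincide if their multilinear parts coincide. Each such subspace is spanned by multihomogeneous elements.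

**Proof.** Let $f\in U$. Substituting $\lambda x_i$ for $x_i$ with sufficiently many $\lambda\in\Bbbk$ and inverting a Vandermonde matrix shows that the components of $f$ homogeneous in $x_i$ lie in $U$. Doing this for each letter proves the second statement, and we may take $f$ multihomogeneous. Its full linearization lies in $U$ by the same argument, so it lies in $U'$. Setting $x_{ij}=x_i$ there turns it into $\big(\prod_id_i!\big)f$, so $f\in U'$ because the characteristic is $0$. Exchange the roles of $U$ and $U'$. $\square$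

The lemma applies to the ideal of weak identities, to $J$, to the ideal of identities of $\mathsf W_1$ and to any fully invariant ideal. The quotients by them are therefore multigraded.

Now the smallest cases. There is no weak identity of degree one. In degree two, $\alpha ab+\beta ba$ with $u_a=f$, $u_b=g$ goes to $(\alpha+\beta)fg\,\partial^2+(\alpha fg'+\beta f'g)\partial$, so $\alpha=\beta=0$. In degree three, put $u_a=f$, $u_b=g$, $u_c=h$. Then
$$abc\ \mapsto\ f\partial g\partial h\partial=fgh\,\partial^3+(fg'h+2fgh')\,\partial^2+(fg'h'+fgh'')\,\partial .$$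
Take a combination of the six words with coefficients $\alpha_{abc},\alpha_{acb},\dots$, and look at its coefficient of $\partial$. The monomial $fgh''$ arises only from $abc$ and $bac$, so $\alpha_{abc}+\alpha_{bac}=0$. The monomial $fg'h'$ arises only from $abc$ and $acb$, so $\alpha_{abc}+\alpha_{acb}=0$. The same holds for the other words: the coefficients change sign under exchange of neighbouring letters. Thus the multilinear weak identities of degree three are exactly the multiples of $\mathrm{st}_3$.

## Words linear in two letters, and the proof of Theorem C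

One family of degrees can be settled completely by hand. It confirms Theorem A there, and it proves Theorem C. Take letters $e,y_1,y_2$. Let $F_m\subset\Bbbk\langle e,y_1,y_2\rangle$ be the component of degree $m$ in $e$ and linear in each of $y_1,y_2$, and put $F=\bigoplus_mF_m$.

**Step 1.** *This step makes $F$ a free module over a polynomial ring.* Let $S=\Bbbk[t,z_1,z_2]$ act on $F$: $t$ is right multiplication by $e$, and $z_i$ is the substitution $y_i\mapsto[e,y_i]$. These operators commute, and they preserve weak identities. Left multiplication by $e$ is $\ell=t+z_1+z_2$, because $eg=ge+[e,g]$ and the derivation $\mathrm{ad}\,e$ kills $e$ and so acts on $F$ as $z_1+z_2$. Also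
$$(t+z_b)\,y_ae^jy_be^k=y_ae^jy_be^{k+1}+y_ae^j(ey_b-y_be)e^k=y_ae^{j+1}y_be^k .$$
Hence, for $\{a,b\}=\{1,2\}$,
$$e^iy_ae^jy_be^k=(t+z_a+z_b)^i(t+z_b)^jt^k\cdot y_ay_b.\tag{4}$$
The linear forms $t+z_a+z_b$, $t+z_b$, $t$ are coordinates on $\Bbbk^3$, so the polynomials on the right of (4) form a basis of $S$. So $F$ is a free $S$-module with basis $y_1y_2,\ y_2y_1$.

**Step 2.** *This step finds all weak identities in $F$.* Specialize $e\mapsto\partial$, $y_i\mapsto u_i\partial$. The operators $u_1^{(i)}u_2^{(j)}\partial^k$ span a free $S$-module of rank one on $u_1u_2$, where $z_i$ differentiates $u_i$ and $t$ is right multiplication by $\partial$. As $[\partial,u_i\partial]=u_i'\partial$, the specialization is $S$-linear. It sends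
$$y_1y_2\mapsto t(t+z_2)\,u_1u_2,\qquad y_2y_1\mapsto t(t+z_1)\,u_1u_2 .$$
If $P\,y_1y_2+P'\,y_2y_1$ is a weak identity, then $P(t+z_2)+P'(t+z_1)=0$. The two linear forms are coprime, so $P=H(t+z_1)$ and $P'=-H(t+z_2)$ with $H\in S$. Thus the weak identity is an $S$-multiple of
$$\mathbf r=(t+z_1)y_1y_2-(t+z_2)y_2y_1=[y_1,y_2]e+[e,y_1]y_2+[y_2,e]y_1=\mathrm{st}_3(e,y_1,y_2).$$
Conversely, all multiples of $\mathbf r$ are weak identities. So the weak identities in $F$ form the free module $S\mathbf r$. Note that $z_1^iz_2^jt^k\mathbf r=\mathrm{st}_3(e,(\mathrm{ad}\,e)^iy_1,(\mathrm{ad}\,e)^jy_2)\,e^k$, so all of them lie in $J$, as Theorem A predicts.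

**Step 3.** *This step excludes weak identities with fewer of the letters $y_i$.* There is none depending only on $e$ except $0$, since $e^m\mapsto\partial^m$. There is none that is linear in one $y_i$ and otherwise depends only on $e$: we have $e^py_ie^q=(t+z_i)^pt^q\cdot y_i$, so these words span a free $\Bbbk[t,z_i]$-module on $y_i$, and the specialization is injective on it since $z_i^at^b\,y_i\mapsto u_i^{(a)}\partial^{b+1}$.

**Step 4.** *This step compares with generation in bounded degree.* Let $J_D$ be the two-sided ideal generated by all weak identities of degree $\le D$. The set of these is stable under linear substitutions, so $J_D$ contains every ideal of the kind considered in Theorem C. The set is spanned by multihomogeneous elements, so $J_D\cap F$ is spanned by elements $pgq$ with $p,q$ words and $g$ a multihomogeneous weak identity of degree $\le D$ in $e,y_1,y_2$, at most linear in $y_1$ and in $y_2$. By Step 3, if $g\ne0$ then $g\in F$, hence $g\in S\mathbf r$, and $p,q$ are powers of $e$. Now $e^pge^q=\ell^pt^qg$. So modulo $(\ell,t)S\mathbf r$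 the space $J_D\cap F$ is concentrated in degrees $\le D$. But
$$S\mathbf r/(\ell,t)S\mathbf r\cong\Bbbk[z_1,z_2]/(z_1+z_2)$$
up to a shift, and this is nonzero in every degree $\ge3$. So $J_D\cap F\ne S\mathbf r$, and $J_D$ is not the ideal of all weak identities. This proves Theorem C. $\blacksquare$

With more letters there is no such module structure to compute with, and we need another way to organize the words.

## The order filtration and the commutative algebra $G$

A product of $k$ vector fields is an operator of order $\le k$ whose top coefficient is the commutative product of the coefficients. In (2), each term $a[b,c]$ is a product of two Lie elements, not three. So modulo lower order the identity $\mathrm{st}_3$ becomes a relation in a symmetric algebra. This section turns that remark into a reduction of Theorems A and B to one injectivity statement. First we must know that $\mathrm{St}$ belongs to the picture.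

**Lemma 3.** $\mathrm{St}(a,b,c,d;x)\in J$ for letters $a,b,c,d,x$. In particular $\mathrm{St}$ is an identity of $\mathsf W_1$.

**Proof.** Let $[p]$, $0\le p\le4$, be the skew-symmetrization over $a,b,c,d$ of the word with $p$ of these letters before $x$ and $4-p$ after it. Expanding the commutators, $[p_1,[p_2,[p_3,[p_4,x]]]]$ is a signed sum of words in which a subset of the $p_i$ stands before $x$ and the others, in reverse order, after $x$. So $\mathrm{St}$ is an integer combination of $[0],\dots,[4]$. For $p\in\{3,4\}$ three skew-symmetrized letters stand together at the beginning, and for $p\in\{0,1\}$ at the end, so these $[p]$ lie in $J$. For $[2]$, start from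
$$\mathrm{st}_3(b,x,c)=bxc-bcx-xbc+xcb+cbx-cxb$$
and skew-symmetrize $a\,\mathrm{st}_3(b,x,c)\,d\in J$ over $a,b,c,d$. The six words give, in order, $[2]$, $-[3]$, $-[1]$, $-[1]$, $-[3]$, $+[2]$. Hence $2[2]-2[3]-2[1]\in J$ and $[2]\in J$. As $J$ consists of weak identities, $\mathrm{St}$ is an identity of $\mathsf W_1$. $\square$

**Setting.** For the rest of the notes, $V\subset\mathrm{Lie}(X)$ is a fully invariant ideal that contains $\mathrm{St}(x_1,\dots,x_4;x_5)$ and consists of identities of $\mathsf W_1$. Put $L=\mathrm{Lie}(X)/V$. It is multigraded, and in every identity that holds in $L$ we may replace letters by arbitrary elements of $L$. By Lemma 1, $\pi$ induces a Lie homomorphism $\pi:L\to C$. Let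
$$G=S(L)/I,\qquad I=\big(\,a[b,c]+b[c,a]+c[a,b]\ :\ a,b,c\in L\,\big),\tag{5}$$
graded by $G=\bigoplus_kG_k$ with $G_k$ the image of $S^k(L)$. The generators have degree $2$, so $I_1=0$ and $G_1=L$. By (3), $\pi$ extends to an algebra homomorphism $\pi:G\to C$.

**Definition (multilinear parts and block systems).** For a finite set $A\subset X$ and a multigraded space $M$, let $M(A)$ be the part of $M$ multilinear in the letters of $A$. Elements $a_1,\dots,a_r\in L$ form a *block system* for $A$ if $a_i\in L(A_i)$ and $A$ is the disjoint union of the nonempty sets $A_i$.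

For example, $[x_1,x_3],\ x_2$ is a block system for $\{x_1,x_2,x_3\}$. Since $L$ has nothing in degree $0$, $S^k(L)(A)$ is spanned by the products $a_1\cdots a_k$ of block systems for $A$, and $I_k(A)$ is spanned by the elements $\big(\sum_{cyc}a[b,c]\big)m_1\cdots m_{k-2}$ with $a,b,c,m_1,\dots,m_{k-2}$ a block system for $A$.

**Key Theorem.** For every nonempty finite $A\subset X$ and every $k\ge1$, the map $\pi:G_k(A)\to C$ is injective.

Here is the statement for $A=\{x,y,z\}$. The space $G_3(A)$ is spanned by $xyz\mapsto u_xu_yu_z$. The space $G_2(A)$ is spanned by $x[y,z]$, $y[z,x]$, $z[x,y]$, whose sum is zero; the images of the first two, $u_x\{u_y,u_z\}$ and $u_y\{u_z,u_x\}$, are independent, since only the first contains $u_xu_y'u_z$. So $\pi$ is injective on $G_2(A)$. The space $L(A)$ is spanned by $[x,[y,z]]$ and $[y,[x,z]]$. If $\alpha\{u_x,\{u_y,u_z\}\}+\beta\{u_y,\{u_x,u_z\}\}=0$, then the coefficient of $u_z''$, which is $(\alpha+\beta)u_xu_y$, vanishes, so by the Jacobi identity $\alpha\{\{u_x,u_y\},u_z\}=0$; the coefficient of $u_z'$ is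 now $\alpha\{u_x,u_y\}$, so $\alpha=0$. The general proof will also read off coefficients of derivatives of one letter.

**Theorem B from the Key Theorem.** Let $V$ be the fully invariant ideal generated by $\mathrm{St}$. By Lemma 3 it consists of identities of $\mathsf W_1$. The Key Theorem for $k=1$ says that every multilinear identity of $\mathsf W_1$ lies in $V$. By Lemma 2, $V$ is the ideal of all identities. $\blacksquare$

**Theorem A from the Key Theorem.** The proof has three steps.

**Step 1.** *This step chooses $V$ and filters the quotient algebra.* The ideal $J$ is stable under substitution of Lie polynomials for letters. So $V=\mathrm{Lie}(X)\cap J$ is a fully invariant ideal of $\mathrm{Lie}(X)$. It contains $\mathrm{St}$ by Lemma 3 and consists of identities of $\mathsf W_1$, because $J$ consists of weak identities. Thus $V$ is as in the Setting. Put $R=\Bbbk\langle X\rangle/J$, so that $L=\mathrm{Lie}(X)/V\subset R$, and let $R_{\le k}$ be the span of $1$ and of all products of at most $k$ elements of $L$. Every word is a product of letters,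 so the $R_{\le k}$ exhaust $R$; they are spanned by multihomogeneous elements.

**Step 2.** *This step maps $G$ onto the associated graded algebra.* Since $[L,L]\subset L$, exchanging two factors changes a product of $k$ elements of $L$ by an element of $R_{\le k-1}$. So $\mathrm{gr}\,R$ is commutative and generated by the image of $L$, and there is a surjection $S(L)\to\mathrm{gr}\,R$. For $a,b,c\in L$ we have $\sum_{cyc}a[b,c]=\mathrm{st}_3(a,b,c)=0$ in $R$. Hence we get a surjection $G\to\mathrm{gr}\,R$, graded and multigraded.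

**Step 3.** *This step lowers the filtration degree of a weak identity to zero.* Let $r\in R(A)$, $A\ne\emptyset$, be the class of a multilinear weak identity, and suppose $r\in R_{\le k}(A)$ with $k\ge1$. Its class in $\mathrm{gr}_kR$ is the image of some $\gamma\in G_k(A)$. As $J$ consists of weak identities, $x\mapsto u_x\partial$ induces a homomorphism $R\to C[\partial]$. It sends a product of $k$ elements of $L$ to
$$\pi(f_1)\partial\cdots\pi(f_k)\partial=\pi(f_1)\cdots\pi(f_k)\,\partial^k+(\text{lower order}),$$
and $R_{\le k-1}$ to operators of order $<k$. So the coefficient of $\partial^k$ in the image of $r$ is $\pi(\gamma)$. The image of $r$ is $0$, hence $\pi(\gamma)=0$. By the Key Theorem $\gamma=0$, that is, $r\in R_{\le k-1}(A)$. Repeating this, $r\in R_{\le0}(A)=0$, because $R_{\le0}$ lives in multidegree $0$.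

So every multilinear weak identity in a nonempty set of letters lies in $J$. A weak identity has no constant term, as one sees by substituting zeros. By Lemma 2 the ideal of weak identities equals $J$. $\blacksquare$

It remains to prove the Key Theorem.

## The operators $\omega(a,b,c)$ and the Wronskian

When elements of $L$ act on other elements by $\mathrm{ad}$, the relation $\sum_{cyc}a[b,c]$ of $I$ becomes the operator $Z\mapsto\sum_{cyc}[a,[[b,c],Z]]$. We need to know this operator well. In any Lie algebra put
$$\omega(a,b,c)d=-\tfrac12\sum_{cyc(a,b,c)}[[a,b],[c,d]].\tag{6}$$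
It is skew-symmetric in $a,b,c$.

**Lemma 4.** In any Lie algebra,
$$\sum_{cyc}[a,[[b,c],d]]=\sum_{cyc}[[b,c],[a,d]]=-2\,\omega(a,b,c)d,\tag{7}$$
$$\omega(a,g,h)d-\omega(d,g,h)a=[[g,h],[d,a]].\tag{8}$$
In the Lie algebra $C$,
$$\omega(a,b,c)d=\mathrm{Wr}(a,b,c)\,d,\tag{9}$$
where $\mathrm{Wr}(a,b,c)$ is the Wronskian, the determinant with rows $(a,b,c)$, $(a',b',c')$, $(a'',b'',c'')$.

**Proof.** The two sums in (7) differ by $\sum_{cyc}[[a,[b,c]],d]=0$, and the second one is $-2\,\omega(a,b,c)d$ by (6). The left side of (8) is
$$-\tfrac12\big([[a,g],[h,d]]+[[g,h],[a,d]]+[[h,a],[g,d]]-[[d,g],[h,a]]-[[g,h],[d,a]]-[[h,d],[g,a]]\big).$$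
Here $[[h,d],[g,a]]=[[a,g],[h,d]]$ and $[[d,g],[h,a]]=[[h,a],[g,d]]$, so four terms cancel and $-\tfrac12\cdot2\,[[g,h],[a,d]]=[[g,h],[d,a]]$ remains. In $C$,
$$\sum_{cyc}\{\{a,b\},\{c,d\}\}=\sum_{cyc}\big[(ab'-a'b)(cd''-c''d)-(ab''-a''b)(cd'-c'd)\big].$$
The coefficients of $d''$ and $d'$ vanish by (3). The coefficient of $d$ is
$$-\sum_{cyc}c''(ab'-a'b)+\sum_{cyc}c'(ab''-a''b)=-\mathrm{Wr}(a,b,c)-\mathrm{Wr}(a,b,c),$$
by expansion of the Wronskian along its third row and along its second row. Multiply by $-\tfrac12$. $\square$

So $\omega(a,b,c)$ is a Lie-theoretic lift of multiplication by a function. In $C$, multiplication $M$ by a function satisfies $2M\{y,z\}=\{My,z\}+\{y,Mz\}$. The next lemma says that in $L$ the identity $\mathrm{St}$ forces $\omega$ to behave in the same way. Since $\mathrm{ad}\,y$ is a derivation, in any Lie algebra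
$$[y,\omega z]=(D_y\omega)z+\omega[y,z],\tag{10}$$
where, for $\omega=\omega(a,b,c)$, we put $D_y\omega=\omega([y,a],b,c)+\omega(a,[y,b],c)+\omega(a,b,[y,c])$.

**Lemma 5.** In a Lie algebra satisfying $\mathrm{St}=0$, with $\omega=\omega(a,b,c)$,
$$2\,\omega[y,z]=[\omega y,z]+[y,\omega z],\tag{11}$$
$$\omega[y,z]=[\omega y,z]+(D_y\omega)z.\tag{12}$$

**Proof.** By (10), the formulas (11) and (12) are equivalent. We prove (11).

**Step 1.** *This step writes two instances of $\mathrm{St}$ in common terms.* Words in $a,b,c,y$ act on $z$ by $\mathrm{ad}$, and $\langle\cdot\rangle$ is the signed sum over permutations of $a,b,c$. Put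
$$Y_1=\langle yabc\rangle z,\quad Y_2=\langle aybc\rangle z,\quad Y_3=\langle abyc\rangle z,\quad Y_4=\langle abcy\rangle z .$$
Sorting the terms of $\mathrm{St}$ by the position of $y$ gives $\mathrm{St}(a,b,c,y;z)=Y_4-Y_3+Y_2-Y_1$. Likewise $\mathrm{St}(a,b,c,z;y)=W_4-W_3+W_2-W_1$, where $W_i$ is $Y_i$ with $y,z$ exchanged. We express the $W_i$ through the $Y_i$. First, $W_4=\langle abc\rangle[z,y]=-Y_4$. Next, $W_3=-\langle ab\,\mathrm{ad}[c,y]\rangle z=-Y_4+Y_3$. For $W_2$ and $W_1$ use
$$\mathrm{ad}[b,[c,y]]=bcy-byc-cyb+ycb .$$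
Then
$$W_2=-\langle a\,\mathrm{ad}[b,[c,y]]\rangle z=-(Y_4-Y_3+Y_3-Y_2)=-Y_4+Y_2,$$
where $\langle acyb\rangle z=-Y_3$ and $\langle aycb\rangle z=-Y_2$. Finally
$$W_1=-\langle\mathrm{ad}[a,[b,[c,y]]]\rangle z=-(Y_4-Y_2)+\langle bcya-byca-cyba+ycba\rangle z .$$
The order $b,c,a$ is even and $c,b,a$ is odd, so the last bracket is $Y_3-Y_2+Y_2-Y_1$, and $W_1=-Y_4+Y_2+Y_3-Y_1$. Altogether
$$\mathrm{St}(a,b,c,z;y)=-Y_4+(Y_4-Y_3)+(-Y_4+Y_2)+(Y_4-Y_2-Y_3+Y_1)=Y_1-2Y_3 .$$

**Step 2.** *This step computes the defect in (11).* Let $s=\sum_{cyc}\mathrm{ad}\,a\,\mathrm{ad}[b,c]=\langle abc\rangle$. By (7), $s=-2\omega$. Applying the Leibniz rule twice,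
$$s[y,z]=[sy,z]+[y,sz]+\sum_{cyc}\big([[a,y],[[b,c],z]]+[[[b,c],y],[a,z]]\big).$$
Hence
$$2s[y,z]-[sy,z]-[y,sz]=s[y,z]+\sum_{cyc}\big([[a,y],[[b,c],z]]+[[[b,c],y],[a,z]]\big).$$
Here $s[y,z]=Y_4$. Further, $\sum_{cyc}[[a,y],[[b,c],z]]=\langle aybc\rangle z-\langle yabc\rangle z=Y_2-Y_1$, and $\sum_{cyc}[[[b,c],y],[a,z]]=\langle bcya\rangle z-\langle ybca\rangle z=Y_3-Y_1$. So the defect is $Y_4+Y_3+Y_2-2Y_1$, which equals $\mathrm{St}(a,b,c,y;z)-\mathrm{St}(a,b,c,z;y)=0$. As $s=-2\omega$, this is (11). $\square$

In particular (11) and (12) hold in $L$, for arbitrary elements of $L$.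

## Reading off derivatives of one letter: the case $k\ge2$

For elements of a Lie algebra write $g_1\cdots g_i\triangleright E=[g_1,[g_2,\dots,[g_i,E]\dots]]$, and $E$ itself if $i=0$. Products without $\triangleright$ are the commutative products of $S(L)$ and $G$.

The Key Theorem is proved by induction on $n=|A|$, for all $k$ at once. If $A=\{x\}$, then $G_1(A)=\Bbbk x$ with $\pi(x)=u_x\neq0$, and $G_k(A)=0$ for $k>1$. Let $n\ge2$ and assume the claim for fewer letters. Fix $e\in A$ and put $A'=A\setminus\{e\}$, $v=u_e$.

A Lie monomial containing $e$ can be written, up to sign, as $[g,m]$ with $e$ in $m$, unless it is $e$. Repeating this with $m$, we see that an element of $L$ multilinear in a set containing $e$ is a combination of elements $g_1\cdots g_i\triangleright e$ with blocks $g_1,\dots,g_i$. Its image satisfies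
$$\pi(g_1\cdots g_i\triangleright e)=\pi(g_1)\cdots\pi(g_i)\,v^{(i)}+(\text{terms with lower derivatives of }v).\tag{13}$$
So we filter by $i$ and compare the top coefficient with the inductive hypothesis for $A'$. In this section $k\ge2$.

**Step 1.** *This step sets up the filtration.* Let $F_j\subset G_k(A)$ be the span of the products
$$(g_1\cdots g_i\triangleright e)\,f_1\cdots f_{k-1},\qquad i\le j,$$
with $g_1,\dots,g_i,f_1,\dots,f_{k-1}$ a block system for $A'$, and $F_{-1}=0$. The $F_j$ exhaust $G_k(A)$. As $\mathrm{ad}\,g\,\mathrm{ad}\,g'-\mathrm{ad}\,g'\,\mathrm{ad}\,g=\mathrm{ad}[g,g']$, permuting the $g$'s changes a product with $i=j$ by an element of $F_{j-1}$. So there is a well-defined surjection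
$$\theta_j:(S^j(L)\otimes S^{k-1}(L))(A')\to F_j/F_{j-1},\qquad g_1\cdots g_j\otimes f_1\cdots f_{k-1}\mapsto(g_1\cdots g_j\triangleright e)f_1\cdots f_{k-1}.$$

**Step 2.** *This step shows that $\theta_j$ factors through multiplication onto $S^{j+k-1}(L)(A')$.* The relation in $I$ for the triple $(E,g,h)$ reads
$$g\,[h,E]-h\,[g,E]=-E\,[g,h].\tag{14}$$
Take $E=g_1\cdots g_{j-1}\triangleright e$ and multiply by $f_2\cdots f_{k-1}$. The right side then lies in $F_{j-1}$. So modulo $F_{j-1}$ we may swap an element acting on $e$ with one of the $f$'s. Such swaps account for the whole kernel of multiplication: in terms of monomials in a multihomogeneous basis of $L$, the kernel is spanned by differences of two distributions of the same set of $j+k-1$ distinct basis elements into parts of sizes $j$ and $k-1$, and any two distributions are connected by swaps.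

**Step 3.** *This step shows that $\theta_j$, viewed on $S^{j+k-1}(L)(A')$, kills $I_{j+k-1}(A')$.* Consider $\big(\sum_{cyc}a[b,c]\big)m$ with $m$ a product of $j+k-3$ blocks. If $k\ge3$, place $a$ and $[b,c]$, and the cyclic versions, both among the $f$'s; the resulting sum is $0$ in $G$. If $k=2$ and $j=0$, then $I_1=0$. Let $k=2$, $j\ge1$ and $m=g_2\cdots g_j$, $E=g_2\cdots g_j\triangleright e$. The element is represented by
$$S=\sum_{cyc}a\,[[b,c],E],\qquad\text{and we put}\qquad S'=\sum_{cyc}[b,c]\,[a,E].$$
Write $[[b,c],E]=[b,[c,E]]-[c,[b,E]]$ and rename cyclically in the second part. By (14) for the pairs $(a,b),(b,c),(c,a)$ with $[c,E],[a,E],[b,E]$ in place of $E$,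
$$S=\sum_{cyc}\big(a\,[b,[c,E]]-b\,[a,[c,E]]\big)=-\sum_{cyc}[c,E]\,[a,b]=-S'.$$
By (14) with $g=a$, $h=[b,c]$, we get $S-S'=-E\sum_{cyc}[a,[b,c]]=0$. Hence $2S=0$ and $S=0$.

**Step 4.** *This step concludes for $k\ge2$.* Let $\gamma\in F_j$ with $\pi(\gamma)=0$, represented modulo $F_{j-1}$ by $s\in S^{j+k-1}(L)(A')$. By (13) the coefficient of $v^{(j)}$ in $\pi(\gamma)$ is $\pi(s)$, so $\pi(s)=0$. As $|A'|=n-1\ge1$ and $j+k-1\ge1$, the inductive hypothesis gives $s\in I$, and $\gamma\in F_{j-1}$ by Step 3. Descending to $F_{-1}=0$, we get $\gamma=0$.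

## Where this stops for $k=1$: relations between Wronskians

For $k=1$ let us try the same. Now only the elements $g_1\cdots g_i\triangleright e$ with $i\ge1$ are available, since $A'$ is not empty. A relation of $I$ gives, by (7), $\sum_{cyc}[a,[[b,c],Z]]=-2\,\omega(a,b,c)Z$. When $Z=e$, this element goes to $-2\,\mathrm{Wr}(a,b,c)\,v$ by (9): the letter $v$ is not differentiated, so the element should have filtration degree $0$, although $L(A)$ has no products of that kind. We therefore put these elements into the bottom layer by hand and see how far the argument goes. Let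
$$K=\ker\pi\cap L(A),$$
a subspace stable under the group $S_A$ of permutations of $A$. Let $N_0\subset L(A)$ be the span of all $\omega(a,b,c)e$ with $a,b,c$ a block system for $A'$. For $j\ge1$ let $N_j$ be $N_0$ plus the span of $g_1\cdots g_i\triangleright e$, $1\le i\le j$, with $g_1,\dots,g_i$ block systems for $A'$. The $N_j$ exhaust $L(A)$.

**Lemma 6.** For every choice of $e\in A$,
$$K\subset N_0=\mathrm{span}\{\omega(a,b,c)e\}.\tag{15}$$

**Proof.** **Step 1.** *This step shows that applying $\omega$ does not raise the filtration degree.* Claim: $\omega(a,b,c)(g_1\cdots g_i\triangleright e)\in N_i$ whenever $a,b,c,g_1,\dots,g_i$ is a block system for $A'$. For $i=0$ this is the definition. For $i\ge1$ put $Z=g_2\cdots g_i\triangleright e$. By (12),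
$$\omega[g_1,Z]=[\omega g_1,Z]+(D_{g_1}\omega)Z .$$
The first term is $(\omega g_1)g_2\cdots g_i\triangleright e\in N_i$. The second lies in $N_{i-1}$ by induction on $i$.

**Step 2.** *This step shows that the relations of $I$ drop.* For $j\ge1$ there is, as before, a surjection $\theta_j:S^j(L)(A')\to N_j/N_{j-1}$, $g_1\cdots g_j\mapsto g_1\cdots g_j\triangleright e$. It kills $I_j(A')$. This is void for $j=1$. For $j\ge2$, the element $\big(\sum_{cyc}a[b,c]\big)g_3\cdots g_j$ goes to the class of $-2\,\omega(a,b,c)Z$ with $Z=g_3\cdots g_j\triangleright e$, which lies in $N_{j-2}$ by Step 1.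

**Step 3.** *This step descends.* Let $\gamma\in N_j$, $j\ge1$, with $\pi(\gamma)=0$, represented by $s\in S^j(L)(A')$. Since $\pi(N_0)\subset Cv$ by (9), the coefficient of $v^{(j)}$ in $\pi(\gamma)$ is $\pi(s)$. It vanishes, so $s\in I$ by the inductive hypothesis for $G_j(A')$, and $\gamma\in N_{j-1}$ by Step 2. Descending, $\gamma\in N_0$. $\square$

If $n\le3$, then $A'$ has fewer than three elements, so $N_0=0$ and $K=0$. From now on $n\ge4$. At this point the descent has nothing left to read. An element $\sum_kc_k\,\omega(a_k,b_k,c_k')e$ of $N_0$ goes to $\sum_kc_k\mathrm{Wr}(a_k,b_k,c_k')\cdot v$, and we would have to lift every linear relation between Wronskians of blocks of $A'$ to a relation in $L$. The inductive hypothesis for $G(A')$ is about products, and says nothing about such sums.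

The difficulty is not empty. Take $A'=\{p_1,p_2,p_3,p_4\}$ and write $p_i$ also for $\pi(p_i)$. Then
$$\sum_{\sigma\in S_4}(-1)^\sigma\,\mathrm{Wr}(\{p_{\sigma(1)},p_{\sigma(2)}\},p_{\sigma(3)},p_{\sigma(4)})=0 .$$
Indeed, the sum is skew-symmetric in the four functions, and each monomial contains $1+3=4$ derivatives in total. By skew-symmetry a monomial with two letters differentiated equally often has coefficient $0$, and four distinct orders need at least $0+1+2+3=6$ derivatives. In $L$ the corresponding sum is
$$\sum_{\sigma\in S_4}(-1)^\sigma\,\omega([p_{\sigma(1)},p_{\sigma(2)}],p_{\sigma(3)},p_{\sigma(4)})e=-2\,\mathrm{St}(p_1,p_2,p_3,p_4;e).$$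
To check this, expand by (6). The terms $[[[p,q],r],[s,e]]$ and $[[s,[p,q]],[r,e]]$ cancel after alternation by the Jacobi identity. The terms $[[r,s],[[p,q],e]]$ add up to $4\sum(-1)^\sigma rspq\triangleright e=4\,\mathrm{St}(p_1,p_2,p_3,p_4;e)$, because the rearrangement $pqrs\to rspq$ is even, and the factor is $-\tfrac12$. So already for $n=5$ the relation to be lifted is $\mathrm{St}$ itself, and it holds in $L$ only because $\mathrm{St}\in V$. For larger $n$ we need an argument that treats all relations at once.

## Antisymmetrizing in two letters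

Two facts have not been used. First, (15) holds for every $e\in A$, and $K$ is stable under $S_A$. Secondly, the inductive hypothesis does control relations between Wronskians of blocks of a set $B$ with $|B|\le n-2$: if $\sum_kc_k\mathrm{Wr}(a_k,b_k,c_k')=0$ there, then $\sum_kc_k\,\omega(a_k,b_k,c_k')z=0$ in $L$ for an additional letter $z$, by injectivity on the at most $n-1$ letters $B\cup\{z\}$, and then for any element in place of $z$. So we should remove two letters. The plan is: for $\kappa\in K$ and the transposition $\tau$ of two letters $e,x$, show that $\kappa-\tau\kappa=0$. Then $\kappa$ is symmetric in all letters, and a symmetric multilinear Lie element of degree $\ge2$ is zero.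

Fix distinct $e,x\in A$, and put $A''=A\setminus\{e,x\}$, $v=u_e$, $w=u_x$, $Q=[e,x]$.

**Definition (symbols).** For a finite set $B$ of letters different from $e,x$, let $\mathbb F(B)$ be the space of formal linear combinations of symbols
$$\rho=[f_1,\dots,f_i\mid g,h],\qquad i\ge0,$$
with $f_1,\dots,f_i,g,h\in L$ a block system for $B$. Such a symbol has *level* $i+2$. For $Y,Z\in L$ put
$$\rho(Y)Z=\omega(f_1\cdots f_i\triangleright Y,\,g,\,h)Z,\qquad \Psi_\rho=\rho(x)e-\rho(e)x\in L(B\cup\{e,x\}),$$
extended linearly in $\rho$. Let $\mathbb O(B)$ be the space of formal combinations $r$ of $\omega(a,b,c)$ with $a,b,c$ a block system for $B$; they act on $L$.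

For instance, $[y_1\mid y_2,y_3]$ is a symbol of level $3$ for $B=\{y_1,y_2,y_3\}$, with $\rho(x)e=\omega([y_1,x],y_2,y_3)e$. The formulas (10), (11), (12) hold for $r\in\mathbb O(B)$, and (11) holds for the operators $\rho(Y)$. Let
$$\Xi_1(B)=\{rQ:r\in\mathbb O(B)\},\qquad \Xi_s(B)=\Xi_1(B)+\mathrm{span}\{\Psi_\rho:\rho\text{ a symbol for }B\text{ of level}\le s\}\quad(s\ge2).$$

For $f\in L(B_1)$, with $B_1$ nonempty and disjoint from $B\cup\{e,x\}$, put
$$D_f\rho=[f,f_1,\dots,f_i\mid g,h]+[f_1,\dots,f_i\mid[f,g],h]+[f_1,\dots,f_i\mid g,[f,h]]\in\mathbb F(B\cup B_1),$$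
extended linearly. The first symbol has level one higher than $\rho$, the other two have the level of $\rho$. As $\mathrm{ad}f$ is a derivation,
$$[f,\rho(Y)Z]=(D_f\rho)(Y)Z+\rho(Y)[f,Z].\tag{16}$$

Two formulas carry the computations. For a symbol of level two, (8) with $a=x$, $d=e$ gives
$$\Psi_{[\ \mid g,h]}=[[g,h],Q].\tag{17}$$
For the passage from $\rho$ to $D_f\rho$, (16) gives $\Psi_{D_f\rho}=[f,\Psi_\rho]-\rho(x)[f,e]+\rho(e)[f,x]$. By (11), $2\rho(x)[f,e]=[\rho(x)f,e]+[f,\rho(x)e]$, and likewise with $e,x$ exchanged. Hence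
$$\Psi_{D_f\rho}=\tfrac12[f,\Psi_\rho]-\tfrac12[\rho(x)f,e]+\tfrac12[\rho(e)f,x].\tag{18}$$

By (9),
$$\pi\big(\Psi_{[f_1,\dots,f_i\mid g,h]}\big)=\mathrm{Wr}(f_1\cdots f_i\triangleright x,g,h)\,v-\mathrm{Wr}(f_1\cdots f_i\triangleright e,g,h)\,w,\tag{19}$$
where elements of $L$ inside $\mathrm{Wr}$ stand for their images under $\pi$. The coefficient of $Y''$ in $\mathrm{Wr}(Y,g,h)$ is $\{g,h\}$. So, by (13) for the letter $x$, the highest term of (19) in the derivatives of $w$ is $\pi(f_1)\cdots\pi(f_i)\{\pi(g),\pi(h)\}\,w^{(i+2)}v$, and its coefficient is $\pi$ of the element $f_1\cdots f_i[g,h]\in G_{i+1}$. This is again a setting for descent: the leading coefficients of $\Xi_s(A'')$ live in $G_{s-1}(A'')$, where the inductive hypothesis applies. What must be shown is that a combination with zero leading element in $G_{s-1}(A'')$ lies in $\Xi_{s-1}(A'')$. Lemma 7 moves such statements from one level to the next, Lemma 8 proves them, and Lemma 9 descends.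

## Raising the level

**Lemma 7.** Let $s\ge2$, $\rho\in\mathbb F(B)$ and $\Psi_\rho\in\Xi_{s-1}(B)$. Then $\Psi_{D_f\rho}\in\Xi_s(B\cup B_1)$ for $f\in L(B_1)$.

**Proof.** **Step 1.** *This step splits off the part where the statement is clear.* Choose a combination $\rho'\in\mathbb F(B)$ of symbols of level $\le s-1$ (with $\rho'=0$ if $s=2$) and $r\in\mathbb O(B)$ such that $\Psi_\rho=\Psi_{\rho'}+rQ$. As $D_f$ raises the level by at most one, $\Psi_{D_f\rho'}\in\Xi_s(B\cup B_1)$. Put $\sigma=\rho-\rho'$. Then $\Psi_\sigma=rQ$, that is,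
$$\sigma(x)e-\sigma(e)x=r[e,x].$$
It remains to treat $\Psi_{D_f\sigma}$.

**Step 2.** *This step substitutes $f$ for $e$ in the hypothesis.* Here $\sigma$ and $r$ involve only letters of $B$, and $V$ is fully invariant. So we may substitute $f$ for $e$:
$$\sigma(x)f=\sigma(f)x+r[f,x],\qquad \sigma(f)\in\mathbb O(B\cup B_1).$$
Substituting $e$ for $x$ in this formula, $\sigma(e)f=\sigma(f)e+r[f,e]$. Inserting both into (18),
$$\Psi_{D_f\sigma}=\tfrac12[f,rQ]+\tfrac12\big([\sigma(f)e,x]+[e,\sigma(f)x]\big)+\tfrac12\big([r[f,e],x]+[e,r[f,x]]\big).$$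

**Step 3.** *This step evaluates the three parts.* The middle part is $\sigma(f)Q$ by (11). By (10) and (12),
$$[f,rQ]=r[f,Q]+(D_fr)Q=[rf,Q]+2(D_fr)Q .$$
By (12) for $r[f,e]$ and $r[f,x]$, then the Jacobi identity and (11),
$$[r[f,e],x]+[e,r[f,x]]=[rf,Q]+[(D_fr)e,x]+[e,(D_fr)x]=[rf,Q]+2(D_fr)Q .$$
So
$$\Psi_{D_f\sigma}=[rf,Q]+2(D_fr)Q+\sigma(f)Q .$$
The last two terms lie in $\Xi_1(B\cup B_1)$. By (6), $rf$ is a combination of commutators $[[a,b],[c,f]]$, where $[a,b],[c,f]$ is a block system for $B\cup B_1$. So $[rf,Q]\in\Xi_2(B\cup B_1)$ by (17). Hence $\Psi_{D_f\sigma}\in\Xi_2\subset\Xi_s$. $\square$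

## Combinations with zero leading coefficient

**Lemma 8.** For $i\ge0$, the linear map
$$\Phi_i:(L^{\otimes i}\otimes\Lambda^2L)(A'')\to\Xi_{i+2}(A'')/\Xi_{i+1}(A''),\qquad f_1\otimes\cdots\otimes f_i\otimes g\wedge h\mapsto\Psi_{[f_1,\dots,f_i\mid g,h]},$$
is well defined and factors through $(S^i(L)\otimes\Lambda^2L)(A'')$. It kills the kernel of
$$m:(S^i(L)\otimes\Lambda^2L)(A'')\to G_{i+1}(A''),\qquad f_1\cdots f_i\otimes g\wedge h\mapsto f_1\cdots f_i[g,h].$$

**Proof.** **Step 1.** *This step shows that $\Phi_i$ is defined on $S^i(L)\otimes\Lambda^2L$.* The element $\rho(Y)Z$ is multilinear in $f_1,\dots,f_i,g,h$ and skew in $g,h$, so $\Phi_i$ is well defined. Exchanging the neighbours $f_p,f_{p+1}$ changes $\Psi$ by the $\Psi$ of a symbol with $[f_p,f_{p+1}]$ in their place, of level $i+1$. So the order of the $f$'s does not matter modulo $\Xi_{i+1}$.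

**Step 2.** *This step lists spanning elements of $\ker m$.* With $L'=[L,L]$, the kernel is spanned by the following elements, all multilinear in $A''$ and built from blocks:

* (k1) $f_1\cdots f_i\otimes\sum_kg_k\wedge h_k$ with $\sum_k[g_k,h_k]=0$ in $L$;
* (k2) for $i\ge1$: $f_2\cdots f_i\,(w'\otimes g\wedge h-w\otimes g'\wedge h')$ with $w=[g,h]$, $w'=[g',h']$;
* (k3) for $i\ge1$: $f_2\cdots f_i\sum_{cyc}a\otimes b\wedge c$.

(Inside this proof $w,w'$ denote these elements of $L$.) Indeed, $m$ is the composition
$$S^i(L)\otimes\Lambda^2L\to S^i(L)\otimes L'\to S^{i+1}(L)\to G_{i+1}.$$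
The kernel of the first map, which is surjective, is $S^i(L)\otimes\ker(\Lambda^2L\to L')$, with multilinear part spanned by (k1). For the second map, extend a multihomogeneous basis of $L'$ to one of $L$. Two distinct basis elements $M\otimes b$, $M'\otimes b'$ with $M,M'$ monomials and $Mb=M'b'$ have $b\ne b'$, hence the form $M=M_0b'$, $M'=M_0b$; this needs $i\ge1$. So the multilinear part of the kernel is spanned by differences $M_0b'\otimes b-M_0b\otimes b'$, and since multilinear elements of $L'$ are sums of brackets of blocks, these are combinations of images of (k2). Finally, the images of (k3) in $S^{i+1}(L)(A'')$ are the elements $f_2\cdots f_i\sum_{cyc}a[b,c]$, which span $I_{i+1}(A'')$; for $i=0$ we have $I_1=0$.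

**Step 3.** *This step reduces to the lowest possible $i$ by Lemma 7.* It suffices to show, for arbitrary $B$ and blocks for $B$:

* (k1$_0$) $\Psi_\rho\in\Xi_1(B)$ for $\rho=\sum_k[\ \mid g_k,h_k]$ with $\sum_k[g_k,h_k]=0$;
* (k2$_0$) $\Psi_\rho\in\Xi_2(B)$ for $\rho=[w'\mid g,h]-[w\mid g',h']$;
* (k3$_0$) $\Psi_\rho\in\Xi_2(B)$ for $\rho=\sum_{cyc}[a\mid b,c]$.

Indeed, apply $D_{f_1}\cdots D_{f_i}$ in the first case and $D_{f_2}\cdots D_{f_i}$ in the other two. By Lemma 7 each application raises the index of $\Xi$ by one, so we arrive in $\Xi_{1+i}$, respectively in $\Xi_{2+(i-1)}$, that is, in $\Xi_{i+1}(A'')$ in all cases. Modulo symbols of lower level, $D_f[f_1,\dots\mid g,h]$ is $[f,f_1,\dots\mid g,h]$. So the symbols of level $i+2$ that occur are those of (k1), (k2), (k3), and the symbols of lower level contribute elements of $\Xi_{i+1}$.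

**Step 4.** *This step proves* (k1$_0$). By (17), $\Psi_\rho=\big[\sum_k[g_k,h_k],Q\big]=0$.

**Step 5.** *This step proves* (k2$_0$). Put $\rho_0=[\ \mid g,h]$. The symbols of $D_{w'}\rho_0$ other than $[w'\mid g,h]$ have level $2$, so $\Psi_{[w'\mid g,h]}\equiv\Psi_{D_{w'}\rho_0}$ modulo $\Xi_2$. By (8),
$$\rho_0(x)w'=\omega(x,g,h)w'=\omega(w',g,h)x+[w,[w',x]],$$
and similarly with $e$ for $x$. By (18), (17) and (11),
$$\Psi_{D_{w'}\rho_0}=\tfrac12\,w'w\triangleright Q+\omega(w',g,h)Q+\tfrac12\big([e,ww'\triangleright x]+[ww'\triangleright e,x]\big).$$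
Subtract the same expression with $(w,g,h)$ and $(w',g',h')$ exchanged. The terms $\omega(w',g,h)Q$ and $\omega(w,g',h')Q$ lie in $\Xi_1$. Modulo $\Xi_1$ the result is
$$\tfrac12[[w',w],Q]+\tfrac12\big([e,[[w,w'],x]]+[[[w,w'],e],x]\big)=\tfrac12[[w',w],Q]+\tfrac12[[w,w'],Q]=0 .$$

**Step 6.** *This step proves* (k3$_0$). Put $T=\sum_{cyc}[\ \mid[a,b],c]$. By skew-symmetry of $\omega$, the symbols $\sum_{cyc}[\ \mid b,[a,c]]$ give the same operators as $\sum_{cyc}[\ \mid[c,a],b]=T$. So
$$\Psi_{\sum[a\mid b,c]}=\sum_{cyc}\Psi_{D_a[\ \mid b,c]}-2\Psi_T .$$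
By (17), $\Psi_T=\big[\sum_{cyc}[[a,b],c],Q\big]=0$. By (8) and (7),
$$\sum_{cyc}\omega(x,b,c)a=3\,\omega(a,b,c)x+\sum_{cyc}[[b,c],[a,x]]=3\,\omega(a,b,c)x-2\,\omega(a,b,c)x=\omega(a,b,c)x,$$
and likewise for $e$. So by (18), (17), (7) and (11),
$$\sum_{cyc}\Psi_{D_a[\ \mid b,c]}=\tfrac12\sum_{cyc}[a,[[b,c],Q]]+\tfrac12\big([e,\omega(a,b,c)x]+[\omega(a,b,c)e,x]\big)=-\omega(a,b,c)Q+\omega(a,b,c)Q=0 .$$
Hence $\Psi_\rho=0$ in this case. $\square$

## Injectivity on $\Xi_s$ and the end of the induction

**Lemma 9.** $\pi$ is injective on $\Xi_s(A'')\subset L(A)$ for all $s\ge1$.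

**Proof.** **Step 1.** *This step descends from $\Xi_s$ to $\Xi_1$.* Let $s\ge2$, $\psi\in\Xi_s(A'')$ and $\pi(\psi)=0$. Write $\psi\equiv\Phi_{s-2}(t)$ modulo $\Xi_{s-1}$, with $t\in(S^{s-2}(L)\otimes\Lambda^2L)(A'')$. Look at the coefficient of $w^{(s)}v$ in $\pi(\psi)$. By (19), a symbol of level $s$, with $i=s-2$, contributes $\pi(f_1)\cdots\pi(f_i)\{\pi(g),\pi(h)\}$; the second term of (19) contains only undifferentiated $w$, and $s\ge2$. Elements of $\Xi_{s-1}$ contribute nothing: symbols of level $\le s-1$ give only terms $w^{(p)}v$ with $p\le s-1$ and terms $v^{(p)}w$, while the images of $\Xi_1$ are multiples of $vw'-v'w$. Hence $\pi(m(t))=0$. Here $m(t)\in G_{s-1}(A'')$ and $1\le|A''|=n-2$, so the inductive hypothesis gives $m(t)=0$. By Lemma 8, $\psi\in\Xi_{s-1}$. Descending, $\psi\in\Xi_1$.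

**Step 2.** *This step treats $\Xi_1$, where the induction for $n-1$ letters applies.* Let $\psi=rQ$ with $r=\sum_kc_k\,\omega(a_k,b_k,c_k')$, $c_k\in\Bbbk$, and $\pi(\psi)=0$. By (9),
$$\sum_kc_k\mathrm{Wr}(a_k,b_k,c_k')\cdot(vw'-v'w)=0,$$
and $C$ is a domain, so $\sum_kc_k\mathrm{Wr}(a_k,b_k,c_k')=0$. Thus $\pi(rz)=0$ for a letter $z\notin A''$. By the inductive hypothesis for the $n-1$ letters $A''\cup\{z\}$ and $k=1$, we get $rz=0$ in $L$. Substituting $z\mapsto Q$ gives $\psi=rQ=0$. $\square$

**End of the proof of the Key Theorem.** **Step 1.** *This step shows that $\kappa\in K$ is invariant under the transposition $\tau$ of $e$ and $x$.* By (15), $\kappa$ is a combination of elements $\omega(a,b,c)e$ with $a,b,c$ a block system for $A'$. The letter $x$ occurs in exactly one of $a,b,c$. By skew-symmetry we put that element first, and write it as a combination of elements $f_1\cdots f_i\triangleright x$. Thus $\kappa=\rho(x)e$ with $\rho\in\mathbb F(A'')$, and $\tau\kappa=\rho(e)x$. So $\kappa-\tau\kappa=\Psi_\rho\in\Xi_s(A'')$ for some $s$. It lies in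 $K$, because $K$ is stable under $S_A$. By Lemma 9, $\kappa=\tau\kappa$.

**Step 2.** *This step shows that a symmetric $\kappa$ is zero.* As $e,x$ were arbitrary, $\kappa$ is $S_A$-invariant. Lift $\kappa$ to a multilinear Lie polynomial in $\mathrm{Lie}(X)(A)$ and average over $S_A$. As $V$ is stable under $S_A$ and $\kappa$ is invariant, the average is again a lift of $\kappa$. Being an $S_A$-invariant multilinear element of the free associative algebra, it equals
$$c\sum_{\sigma\in S_n}x_{\sigma(1)}\cdots x_{\sigma(n)},\qquad A=\{x_1,\dots,x_n\},\ c\in\Bbbk .$$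
Setting all letters equal to one letter $x$ gives $c\,n!\,x^n$. But this is a Lie polynomial of degree $n\ge2$ in one variable, so it is $0$. Hence $c=0$ and $\kappa=0$.

So $K=0$, which settles $k=1$ for $n$ letters; the case $k\ge2$ was settled before. This completes the induction, and with it the proofs of the Key Theorem and of Theorems A and B. $\blacksquare$
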